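
\newtheorem{theorem}{Theorem}[section]
\newtheorem{lemma}[theorem]{Lemma}
\newtheorem*{conjecture}{Conjecture (Andrews--Clutterbuck--Hauer)}
\numberwithin{equation}{section}

\title{Obtuse corners and the failure of log-concavity\\ for first Robin eigenfunctions}


\begin{abstract}
Andrews, Clutterbuck and Hauer conjectured that on every bounded convex domain the first Robin eigenfunction is log-concave once the Robin parameter $\alpha$ is large enough. We disprove this in every dimension $n\ge2$: for an explicit family of convex quadrilaterals, and for their products with cubes, the eigenfunction is not log-concave for any $\alpha>0$. The obstruction sits at an obtuse vertex of opening $\theta$. There the logarithm of the eigenfunction is an affine function plus a multiple $C$ of $r^{\pi/\theta}\sin(\pi\varphi/\theta)$ plus smaller terms, and since $1<\pi/\theta<2$ concavity fails unless $C=0$. A reflection argument, which uses the assumed log-concavity itself, shows $C\ne0$. We also show that on planar domains with an obtuse vertex satisfying a simple asymmetry condition the eigenfunction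 has a non-convex superlevel set for every large $\alpha$, and that no threshold for smooth uniformly convex domains can be locally bounded in terms of the dimension, the diameter and the inradius.
\end{abstract}

\section{Introduction}

\subsection{The question}

Let $\Omega\subset\mathbb R^n$, $n\ge2$, be a bounded convex domain with outward unit normal $\nu$, and let $\alpha>0$. The first Robin eigenfunction $u=u^{\Omega,\alpha}$ is the positive solution, normalized by $\|u\|_{L^2(\Omega)}=1$, of
\begin{equation}\label{eq:robin}
-\Delta u=\lambda u\ \text{ in }\Omega,\qquad \partial_\nu u+\alpha u=0\ \text{ on }\partial\Omega,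
\end{equation}
where $\lambda=\lambda^{\alpha}(\Omega)$ is the smallest eigenvalue of this problem (understood weakly, see Section~\ref{sec:prelim}). A positive function is \emph{log-concave} if its logarithm is concave; its superlevel sets are then convex. For which $\alpha$ is $u$ log-concave?

The boundary condition says $\partial_\nu\log u=-\alpha$: the parameter prescribes the slope with which $\log u$ descends at the boundary. On an interval $(0,\ell)$ one has $u(x)=\cos\big(\mu(x-\tfrac \ell2)\big)$ up to a factor, with $0<\mu\ell<\pi$ and $\mu\tan(\mu\ell/2)=\alpha$. Since $(\log\cos)''=-1/\cos^2$, this is log-concave for every $\alpha$, and so are the eigenfunctions of boxes, which are products of such cosines. Convexity of $\Omega$ alone does not suffice, however: Andrews, Clutterbuck and Hauer constructed smooth bounded convex domains whose first Robin eigenfunction has non-convex superlevel sets when $\alpha>0$ is sufficiently small.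

For large $\alpha$ one may hope for better behavior, because a steep descent of $\log u$ at a convex boundary looks like concavity. Crasta and Fragal\`a proved this for sufficiently smooth domains: if $\Omega$ is bounded and uniformly convex and $\partial\Omega\in C^m$ with $\lfloor m-n/2\rfloor\ge4$, there is $\alpha_0>0$ such that $u$ is strictly log-concave for every $\alpha\ge\alpha_0$. The following conjecture, which we take from \cite{YZ}, asks for a threshold on every bounded convex domain.

\begin{conjecture}
For a bounded convex domain $\Omega\subset\mathbb R^n$ there exists $\alpha_0=\alpha_0(\Omega)>0$ such that the first Robin eigenfunction is log-concave for all $\alpha\ge\alpha_0$.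
\end{conjecture}

We show that the conjecture is false in every dimension $n\ge2$.

\subsection{Results}

For $0<q<1$ and $0<a<b$ let
\begin{equation}\label{eq:Q}
Q=\{(x_1,x_2):\ x_1<b,\quad x_2<a,\quad x_2>-qx_1,\quad x_1>-qx_2\}.
\end{equation}
This is the open convex quadrilateral with vertices $O=(0,0)$, $(b,-qb)$, $(b,a)$, $(-qa,a)$; see Figure~\ref{fig:Q}.

\begin{theorem}\label{thm:main}
For every $\alpha>0$ the first Robin eigenfunction of $Q$ is not log-concave. For $n\ge3$ the same holds for $Q\times(0,1)^{n-2}\subset\mathbb R^n$. Hence the conjecture fails for these domains.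
\end{theorem}

The angle of $Q$ at $O$ is obtuse because $q>0$, and $Q$ is not symmetric about the bisector of this angle because $a<b$. For $q=0$ the set is a rectangle and $u$ is log-concave for every $\alpha$. For $a=b$ the eigenfunction is symmetric about the bisector, and our method says nothing.

For large $\alpha$ the conclusion can be strengthened, and the domain need not be explicit.

\begin{theorem}\label{thm:large}
Let $\Omega\subset\mathbb R^2$ be bounded and convex, and let it coincide near a boundary point $O$ with a sector of opening $\theta\in(\pi/2,\pi)$. Let $R$ be the reflection in the bisector line of this sector, and let $\Omega^\pm$ be the two parts of $\Omega$ on either side of that line. If $R\Omega^-\subsetneq\Omega^+$, then there is $\alpha_1$ such that for all $\alpha\ge\alpha_1$ the first Robin eigenfunction of $\Omega$ has a non-convex superlevel set. This applies to the quadrilaterals $Q$ and to every non-isosceles obtuse triangle. Multiplication by $(0,1)^{n-2}$ gives such examples in $\mathbb R^n$.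
\end{theorem}

The third theorem concerns smooth uniformly convex domains. By the theorem of Crasta and Fragal\`a a threshold exists for each of them, but it is not controlled by the size of the domain.

\begin{theorem}\label{thm:smooth}
For all $n\ge2$ and $0<\delta<\Lambda$ there are $C^\infty$ uniformly convex domains, arbitrarily Hausdorff-close to a translate of $Q\times(0,1)^{n-2}$, whose first Robin eigenfunction is not log-concave for any $\alpha\in[\delta,\Lambda]$. Consequently the threshold in the Crasta--Fragal\`a theorem cannot be bounded by a locally bounded function of $n$, the diameter and the inradius.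
\end{theorem}

\subsection{The idea, on a model corner}\label{sec:model}

Why should a corner matter, however large $\alpha$ is? Consider a sector $W=\{|\varphi|<\beta\}$ of opening $\theta=2\beta<\pi$ in polar coordinates, with Cartesian coordinates $s=r\cos\varphi$ along its axis and $y=r\sin\varphi$. The unit vector $e$ along the axis satisfies $e\cdot\nu=-\sin\beta$ on both edges, so
\[
h=e^{ks},\qquad k=\frac{\alpha}{\sin\beta},
\]
satisfies the Robin condition exactly, and $\log h=ks$ is \emph{linear}. At distances from the vertex much smaller than $1/\alpha$ the Robin condition therefore produces no concavity at leading order; everything depends on the next term. Writing $u=h\omega$ turns \eqref{eq:robin} into a Neumann problem,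
\begin{equation}\label{eq:omega}
\Delta\omega+2k\,\omega_s+(k^2+\lambda)\omega=0,\qquad \partial_\nu\omega=0,
\end{equation}
and near the vertex one expects the Laplacian to dominate. The homogeneous harmonic functions on $W$ that satisfy the Neumann condition and are bounded near the vertex are the multiples of $r^{j\kappa}\cos(j\kappa(\varphi+\beta))$, $j=0,1,2,\dots$, with $\kappa=\pi/\theta$. For $j=1$ we get, up to sign,
\begin{equation}\label{eq:psi}
\psi=r^\kappa\sin\kappa\varphi,\qquad \kappa=\frac\pi\theta .
\end{equation}
The angle is obtuse exactly when $1<\kappa<2$. Then $\psi$ is invisible at linear order, but it dominates every quadratic term.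

Take $\theta=2\pi/3$. Then $\beta=\pi/3$, $\kappa=3/2$, $k=2\alpha/\sqrt3$. The function $e^{ks}(1+c\psi)$ satisfies the Robin condition, and its logarithm along the ray $\varphi=\pi/6$ is
\[
\alpha r+\log\Big(1+\frac{c}{\sqrt2}\,r^{3/2}\Big),\qquad\text{with second derivative}\quad \frac{3c}{4\sqrt2}\,r^{-1/2}\,(1+o(1))\quad(r\to0).
\]
If $c>0$ this tends to $+\infty$: the logarithm is strictly convex along the ray near the vertex. If $c<0$, use the ray $\varphi=-\pi/6$. No contribution of size $O(r^2)$ to the logarithm can restore concavity.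

So two things must be proved. First, $u=e^{ks}(m+c\psi+\text{smaller})$ with $m>0$ (Section~\ref{sec:corner}). Second, $c\neq0$. If $\Omega$ is symmetric about the bisector then so is $u$, and $c=0$; hence $c$ must be detected through asymmetry. Let $v=u-u\circ R$ be the odd part of $u$ (up to a factor 2). If $v$ has a sign on one side of the bisector near the vertex, then $c\ne0$ by a corner version of Hopf's lemma (Section~\ref{sec:detect}). For the sign of $v$ we compare $u$ and $u\circ R$ on the reflected small half $T=R\Omega^-\subset\Omega^+$. On the part $I$ of $\partial T$ inside $\Omega$ the function $u\circ R$ satisfies the Robin condition, while $u$ need not, and the comparison needs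
\[
\partial_\nu u+\alpha u\ge0\qquad\text{on } I ,
\]
where $\nu$ is the outward normal of $T$. For $Q$, \emph{log-concavity provides this}: along the normal segment from a point of $I$ to the parallel side $\{x_1=b\}$, the derivative $\partial_1\log u$ is nonincreasing and ends at $-\alpha$, so it is at least $-\alpha$ on $I$. Thus log-concavity forces $c>0$, which contradicts log-concavity. This works for each fixed $\alpha$. For large $\alpha$ the comparison can instead be made in the Dirichlet limit $\alpha=\infty$, where it holds without assuming log-concavity; this gives Theorem~\ref{thm:large}.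

\begin{figure}[t]
\centering
\begin{tikzpicture}[scale=2.1]
\fill[gray!25] (0,0)--(1,1)--(1,-0.5)--cycle;
\draw[thick] (0,0)--(2,-1)--(2,1)--(-0.5,1)--cycle;
\draw[dashed] (0,0)--(1,1);
\draw[very thick] (1,-0.5)--(1,1);
\draw[very thick] (-0.5,1)--(1,1);
\draw[->] (1.05,0.5)--(1.93,0.5);
\draw[->] (1.05,0)--(1.93,0);
\node[below left] at (0,0) {$O$};
\node at (0.72,0.05) {$T$};
\node at (0.17,0.7) {$\Omega^-$};
\node[right] at (1,-0.25) {$I$};
\node[above] at (0.25,1) {$RI$};
\node[below] at (0.43,-0.27) {$\Gamma_T$};
\node[right] at (2,0.25) {$x_1=b$};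
\node[below right] at (0.55,0.55) {$D$};
\end{tikzpicture}
\caption{The quadrilateral $Q$ for $q=\frac12$, $a=1$, $b=2$. The dashed segment $D$ lies on the bisector $x_1=x_2$ of the obtuse angle at $O$. The triangle $\Omega^-$ above $D$ is reflected onto the shaded triangle $T$; the side $RI$ on $\partial Q$ goes to the interior segment $I$. Log-concavity along the arrows gives $\partial_1u+\alpha u\ge0$ on $I$.}
\label{fig:Q}
\end{figure}

\section{Preliminaries}\label{sec:prelim}

\subsection{The first eigenvalue}

For $f,\chi\in H^1(\Omega)$ put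
\[
\mathcal E_\alpha(f,\chi)=\int_\Omega\nabla f\cdot\nabla\chi+\alpha\int_{\partial\Omega}f\chi .
\]
A bounded convex domain is Lipschitz, so the embedding $H^1(\Omega)\to L^2(\Omega)$ and the trace $H^1(\Omega)\to L^2(\partial\Omega)$ are compact. Hence
\begin{equation}\label{eq:min}
\lambda=\min_{0\ne f\in H^1(\Omega)}\frac{\mathcal E_\alpha(f,f)}{\int_\Omega f^2}
\end{equation}
is attained, and the minimizers are the nonzero solutions of
\begin{equation}\label{eq:weak}
\mathcal E_\alpha(u,\chi)=\lambda\int_\Omega u\chi\qquad\text{for all }\chi\in H^1(\Omega).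
\end{equation}
Moreover $\lambda>0$, since $\mathcal E_\alpha(f,f)=0$ forces $f$ to be constant with zero trace. If $f$ is a minimizer then so is $|f|$; it is nonnegative and superharmonic, hence positive by the strong maximum principle, so $f$ has one sign. Two such functions are never $L^2$-orthogonal, so the solution space of \eqref{eq:weak} is one-dimensional, and the minimizers are the nonzero multiples of one positive function $u$. Being a solution of $-\Delta u=\lambda u$, it is real-analytic in $\Omega$. We use three consequences.

\begin{itemize}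
\item[(M)] \emph{If $f\in H^1(\Omega)$ satisfies $\mathcal E_\alpha(f,f)\le\lambda\int f^2$ and vanishes on a nonempty open subset of $\Omega$, then $f=0$.} Otherwise $f$ would be a minimizer, hence a nonzero multiple of $u>0$.
\item[(P)] \emph{A positive $f\in H^1(\Omega)$ satisfying \eqref{eq:weak} with some constant $\lambda'$ in place of $\lambda$ is a multiple of $u$.} Indeed $(\lambda'-\lambda)\int uf=0$, by testing each equation with the other function, so $\lambda'=\lambda$.
\item[(T)] \emph{The first eigenfunction of $\Omega\times(0,1)^{n-2}$, $\Omega\subset\mathbb R^2$, is a multiple of $u^{\Omega,\alpha}(x_1,x_2)\prod_{i=3}^nw(x_i)$, where $w(t)=\cos(\mu(t-\frac12))$ with $0<\mu<\pi$, $\mu\tan\frac\mu2=\alpha$.} By Fubini's theorem this positive product satisfies the weak equation with eigenvalue $\lambda+(n-2)\mu^2$; apply (P).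
\end{itemize}

\emph{Hopf's lemma} will be used in the following form. Let $w>0$ and $\Delta w\le0$ in an open set $G$, let $p\in\partial G$ lie on the boundary of a ball contained in $G$, and let $w$ be $C^1$ up to $p$ with $w(p)=0$. Then $\partial_\nu w(p)<0$, where $\nu$ is the outward normal of the ball at $p$.

\subsection{Removing the Robin condition}

Let $\Omega\subset\mathbb R^2$ be bounded and convex and $O\in\partial\Omega$. Suppose that, in polar coordinates about $O$,
\begin{equation}\label{eq:local}
\Omega\cap B_{\rho_0}(O)=W\cap B_{\rho_0}(O),\qquad W=\{|\varphi|<\beta\},\qquad 0<\beta\le\frac\pi2 .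
\end{equation}
We use $s,y,e,k,h$ as in Section~\ref{sec:model}. In the case $\beta=\pi/2$ the boundary is flat near $O$, $s$ is the distance to it, and $k=\alpha$.

\begin{lemma}\label{lem:gauge}
In the situation \eqref{eq:local}, $\omega=u/h$ satisfies
\begin{equation}\label{eq:gauge}
\int_W\nabla\omega\cdot\nabla\chi=\int_W\big(2k\omega_s+(k^2+\lambda)\omega\big)\chi
\end{equation}
for every Lipschitz function $\chi$ on $W$ supported in $B_{\rho}(O)$ for some $\rho<\rho_0$.
\end{lemma}

\begin{proof}
Test \eqref{eq:weak} with $\chi/h$, extended by zero. As $\nabla h=kh\,e$,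
\[
\nabla u\cdot\nabla(\chi/h)=(\nabla\omega+k\omega e)\cdot(\nabla\chi-k\chi e)=\nabla\omega\cdot\nabla\chi-k\chi\omega_s+k\omega\chi_s-k^2\omega\chi .
\]
Since $ke\cdot\nu=-\alpha$ on the edges, the divergence theorem for $\omega\chi e$ gives $\int k\omega\chi_s=-\int k\omega_s\chi-\alpha\int_{\partial W}\omega\chi$. The boundary integral cancels the one in \eqref{eq:weak}, and \eqref{eq:gauge} remains.
\end{proof}

\subsection{Regularity at flat edges, uniformly in $\alpha$}

Let $\Omega\subset\mathbb R^2$ be bounded and convex and let $p$ lie in a relatively open flat piece of $\partial\Omega$. Choose Cartesian coordinates $(x',t)$ with $p=0$ such that near $p$ the domain is $\{t>0\}$, and $d>0$ such that the closure of $(-2d,2d)\times(0,2d)$ lies in a disc about $p$ in which $\Omega$ is $\{t>0\}$. Put $K=[-d,d]\times(0,d]$ and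
\[
g=u-\alpha^{-1}\partial_tu .
\]
The point of $g$ is that it satisfies a Dirichlet condition, for which reflection gives estimates that do not see $\alpha$; and $u$ is recovered from $g$ by an averaging formula.

\begin{lemma}\label{lem:edge}
\emph{(i)} The odd extension of $g$ across $t=0$ is a smooth solution of $-\Delta g=\lambda g$ in $(-2d,2d)^2$.

\emph{(ii)} For every partial derivative $\partial^\mu$,
\begin{equation}\label{eq:edgebound}
\sup_K|\partial^\mu u|\le\sup_{|x'|\le d}|\partial^\mu u(x',d)|+\sup_K|\partial^\mu g| .
\end{equation}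

\emph{(iii)} $u$ is $C^\infty$ and positive up to the flat piece, and $\partial_\nu u+\alpha u=0$ holds there classically.
\end{lemma}

\begin{proof}
(i) Apply Lemma~\ref{lem:gauge} at $p$ with $\beta=\pi/2$, $s=t$ and $\omega=e^{-\alpha t}u$. Testing with $\chi(x',t)+\chi(x',-t)$ shows that the even extension of $\omega$ solves $-\Delta\omega=F$ weakly in $(-2d,2d)^2$, where $F$ is the even extension of $2\alpha\omega_t+(\alpha^2+\lambda)\omega\in L^2$. So $\omega\in H^2$ locally, and since $\omega$ is even, $\omega_t$ is an odd $H^1_{loc}$ function and has zero trace on $t=0$. Hence $g=-\alpha^{-1}e^{\alpha t}\omega_t$ is locally $H^1$ up to $t=0$ with zero trace, and $-\Delta g=\lambda g$ for $t>0$. The odd extension of $g$ is a weak solution, because testing it with $\chi$ amounts to testing $g$ on $t>0$ with $\chi(x',t)-\chi(x',-t)$, which vanishes at $t=0$. Weak solutions are smooth.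

(ii) For $f=\partial^\mu u$ we have $f-\alpha^{-1}\partial_tf=\partial^\mu g$, that is, $\partial_t(e^{-\alpha t}f)=-\alpha e^{-\alpha t}\partial^\mu g$. Integrating from $t$ to $d$,
\[
f(x',t)=e^{-\alpha(d-t)}f(x',d)+\int_t^d\alpha e^{-\alpha(\tau-t)}\,\partial^\mu g(x',\tau)\,d\tau ,
\]
and the kernel has mass at most $1$.

(iii) By (i) and (ii) all derivatives of $u$ are bounded on $K$, so $u$ is $C^\infty$ up to $t=0$; and $g=0$ on $t=0$ says $\partial_tu=\alpha u$. If $u(p)=0$ for a point $p$ of the flat piece, then Hopf's lemma for the superharmonic function $u$ gives $\partial_\nu u(p)<0$, contradicting $\partial_\nu u(p)=-\alpha u(p)=0$.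
\end{proof}

\section{The expansion at an obtuse corner}\label{sec:corner}

From now on ``the corner setting'' means \eqref{eq:local} with $\pi/4<\beta<\pi/2$, so that $\theta=2\beta\in(\pi/2,\pi)$, $\kappa=\pi/\theta\in(1,2)$ and $\kappa\beta=\pi/2$. Recall $\psi=r^\kappa\sin\kappa\varphi$.

\begin{lemma}\label{lem:expansion}
In the corner setting there are $m>0$, $c\in\mathbb R$ and $\delta\in(0,\kappa)$ such that
\[
u=e^{ks}\big(m+c\,\psi+O(r^{\kappa+\delta})\big)\qquad\text{as } r\to0,\ \text{uniformly for } |\varphi|\le\beta .
\]
\end{lemma}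

The drift term in \eqref{eq:omega} is formally of lower order, but a priori nothing is known about $\nabla\omega$ at the vertex beyond $\nabla\omega\in L^2$. We open the corner to a half plane by a power map, under which $\psi$ becomes a linear coordinate. The drift coefficient becomes singular there, but mildly enough for two rounds of $L^p$ estimates to yield $C^{1,\varepsilon}$; the mildness is where $\theta>\pi/2$ enters.

\begin{proof}
\emph{Flattening.} With $z=re^{i\varphi}$ let
\[
\zeta=(e^{i\beta}z)^\kappa=r^\kappa e^{i\kappa(\varphi+\beta)} .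
\]
It maps $W\cap B_{\rho_0}$ conformally onto the half disc $\{|\zeta|<\rho_0^\kappa,\ \operatorname{Im}\zeta>0\}$, and $|dz/d\zeta|=\kappa^{-1}|\zeta|^{-\gamma}$ with $\gamma=1-\frac1\kappa\in(0,\frac12)$. Put $J=|dz/d\zeta|^2$ and $\tilde\omega(\zeta)=\omega(z)$. The Dirichlet integral is conformally invariant and $J$ is bounded below, so $\tilde\omega$ is in $H^1$ of the half disc. Since $|\nabla_z\omega|=J^{-1/2}|\nabla_\zeta\tilde\omega|$, we can write
\[
2kJ\omega_s=B\cdot\nabla\tilde\omega,\quad |B|=2kJ^{1/2}\le C|\zeta|^{-\gamma},\qquad V:=(k^2+\lambda)J\le C|\zeta|^{-2\gamma}.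
\]

\emph{Reflection.} Extend $\tilde\omega$ and $V$ evenly across $\operatorname{Im}\zeta=0$, and $B$ by $B(\bar\zeta)=\overline{B(\zeta)}$ (with $\mathbb R^2=\mathbb C$), so that $B\cdot\nabla\tilde\omega$ is even. For a Lipschitz $\tilde\chi$ with compact support in the disc, $\tilde\chi(\zeta)+\tilde\chi(\bar\zeta)$ is Lipschitz in $\zeta$, hence in $z$ because $|d\zeta/dz|=\kappa r^{\kappa-1}$ is bounded ($\kappa>1$). Inserting it into \eqref{eq:gauge} we obtain, weakly in the full disc,
\begin{equation}\label{eq:flat}
-\Delta\tilde\omega=B\cdot\nabla\tilde\omega+V\tilde\omega .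
\end{equation}

\emph{Regularity.} We use: if $-\Delta\tilde\omega=F$ with $F\in L^p_{loc}$, $1<p<\infty$, then $\tilde\omega\in W^{2,p}_{loc}$ (subtract the Newtonian potential of a cutoff of $F$, apply the Calder\'on--Zygmund estimate to it and Weyl's lemma to the difference). As $\gamma<\frac12$, we may fix $q_0\in(4,2/\gamma)$; then $B\in L^{q_0}_{loc}$ and $V\in L^{q_0/2}_{loc}$. Let $\frac1t=\frac12+\frac1{q_0}$, so $\frac43<t<2$. Then $B\cdot\nabla\tilde\omega\in L^t_{loc}$ by H\"older's inequality, and $V\tilde\omega\in L^t_{loc}$ because $q_0/2>2>t$ and $\tilde\omega\in L^p_{loc}$ for all $p<\infty$. Hence $\tilde\omega\in W^{2,t}_{loc}$, and by Sobolev's embedding ($\frac1t-\frac12=\frac1{q_0}$, $t>1$) $\nabla\tilde\omega\in L^{q_0}_{loc}$ and $\tilde\omega\in L^\infty_{loc}$. Now the right side of \eqref{eq:flat} is in $L^{q_0/2}_{loc}$, with $q_0/2>2$. So $\tilde\omega\in W^{2,q_0/2}_{loc}\subset C^{1,\varepsilon}_{loc}$ with $\varepsilon=1-4/q_0\in(0,1)$.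

\emph{Expansion.} By evenness the derivative of $\tilde\omega$ in $\operatorname{Im}\zeta$ vanishes at $0$, so $\tilde\omega=m+A\operatorname{Re}\zeta+O(|\zeta|^{1+\varepsilon})$. Since $\kappa\beta=\frac\pi2$, $\operatorname{Re}\zeta=r^\kappa\cos(\kappa\varphi+\frac\pi2)=-\psi$. This is the claimed expansion with $c=-A$ and $\delta=\kappa\varepsilon<\kappa$.

\emph{Positivity of $m$.} Fix $\rho<\rho_0$. By Lemma~\ref{lem:edge}, $u$ is continuous and positive on the closed arc $\{r=\rho,\ |\varphi|\le\beta\}$, so $u\ge\epsilon h$ there for some $\epsilon>0$. Let $w=\epsilon h-u$ in $W\cap B_\rho$ and $\chi=w^+$, extended by zero to $\Omega$. Since $\Delta h=k^2h$ and $\partial_\nu h=-\alpha h$ on the edges,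
\[
\int\nabla h\cdot\nabla\chi+\alpha\int_{\partial W}h\chi=-k^2\int h\chi\le0,
\]
while the same expression with $u$ in place of $h$ equals $\lambda\int u\chi\ge0$. Subtracting, $\int|\nabla w^+|^2+\alpha\int_{\partial W}(w^+)^2\le0$. So $w^+=0$, that is, $\omega\ge\epsilon$ in $W\cap B_\rho$, and $m\ge\epsilon$.
\end{proof}

\section{The coefficient $c$}

\subsection{If $c\ne0$, concavity fails}

\begin{lemma}\label{lem:nonconcave}
If $c\ne0$ in Lemma~\ref{lem:expansion}, then {\rm(a)} $u$ is not log-concave; {\rm(b)} moreover, some superlevel set of $u$ is not convex.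
\end{lemma}

Statement (b) implies (a), but (a), which is all that Theorem~\ref{thm:main} needs, is simpler.

\begin{proof}
Reflecting $y\mapsto-y$ if necessary, assume $c>0$ and put $C=c/m>0$. As $\delta<\kappa$, the quadratic error of the logarithm is absorbed and
\begin{equation}\label{eq:logu}
f:=\log u=\log m+ks+C\psi+O(r^{\kappa+\delta}).
\end{equation}

(a) Let $G(r)$ be the value of $f$ at $(r,\varphi=\beta/2)$, with $G(0)=\log m$. There $\psi=r^\kappa\sin\frac\pi4$, so $G(r)=G(0)+B_0r+C'r^\kappa+o(r^\kappa)$ with $C'>0$. If $f$ were concave, $G$ would be concave on $[0,\rho_0)$ by continuity, so $(G(r)-G(0))/r$ would be nonincreasing in $r$ and hence at most its limit $B_0$ at $0$. But it equals $B_0+C'r^{\kappa-1}+o(r^{\kappa-1})>B_0$ for small $r$.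

(b) The linear term $ks$ is constant on lines orthogonal to the axis, so we look for convexity of $\psi$ in $y$. From $\psi=\operatorname{Im}(s+iy)^\kappa$,
\[
\psi_{yy}=\kappa(\kappa-1)r^{\kappa-2}\sin((2-\kappa)\varphi)>0\qquad(0<\varphi<\beta);
\]
this uses $1<\kappa<2$. In the coordinates $(s,y)$, the function $\tau\mapsto\psi(1,\tau)$ is therefore strictly convex on $(0,\tan\beta)$. Fix $0<\tau_1<\tau_2<\tan\beta$. For small $t>0$ we shift two points of the line $s=t$ slightly along the axis so that $f$ takes nearly the same value at both: put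
\[
P_i=(t+\xi_i,\ t\tau_i)\in W,\qquad \xi_i=-\tfrac Ck\,t^\kappa\psi(1,\tau_i),\qquad i=1,2 .
\]
Since $\xi_i=O(t^\kappa)$ and $|\nabla\psi|=O(t^{\kappa-1})$ near these points, $\psi(P_i)=t^\kappa\psi(1,\tau_i)+O(t^{2\kappa-1})$, and $2\kappa-1>\kappa$. By \eqref{eq:logu}, $f(P_i)=\log m+kt+o(t^\kappa)$. For the midpoint $P=\frac12(P_1+P_2)$ the same computation gives
\[
f(P)=\log m+kt-Ct^\kappa\Big[\tfrac12\psi(1,\tau_1)+\tfrac12\psi(1,\tau_2)-\psi\big(1,\tfrac{\tau_1+\tau_2}2\big)\Big]+o(t^\kappa),
\]
and the bracket is a positive constant. So for small $t$ we have $f(P)<\min_if(P_i)$, and the superlevel set $\{f\ge\min_if(P_i)\}$ is not convex.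
\end{proof}

\subsection{A Hopf lemma at the corner}\label{sec:detect}

\begin{lemma}\label{lem:hopf}
In the corner setting let $v(r,\varphi)=u(r,\varphi)-u(r,-\varphi)$. If $v>0$ for $0<\varphi<\beta$, $0<r<\rho_1$, for some $\rho_1\le\rho_0$, then $c>0$.
\end{lemma}

In the variable $\zeta$ of Section~\ref{sec:corner}, after even reflection, the claim is that a solution which vanishes on the line $\operatorname{Re}\zeta=0$ and is positive for $\operatorname{Re}\zeta<0$ has nonzero normal derivative at $\zeta=0$; this is the statement of Hopf's lemma. The drift is unbounded at this point, so we build the barrier by hand. The function $\psi$ vanishes on the axis and satisfies the Neumann condition; adding a slightly higher power of $\psi$ makes it a strict subsolution.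

\begin{proof}
Both $\omega$ and its reflection in the axis solve \eqref{eq:omega}. So $\mathcal D=v/h$ satisfies
\begin{equation}\label{eq:D}
\Delta\mathcal D+2k\mathcal D_s=-(k^2+\lambda)\mathcal D\le0\quad\text{for }0<\varphi<\beta,\ 0<r<\rho_1,\qquad \partial_\nu\mathcal D=0\ \text{ on }\varphi=\beta,
\end{equation}
it vanishes on the axis, it is smooth up to $\varphi=\beta$ for $r>0$ (Lemma~\ref{lem:edge}), and $\mathcal D=2c\psi+O(r^{\kappa+\delta})$.

\emph{Barrier.} Let $\sigma=\frac1{2\kappa}$ and $\Theta=\psi+\psi^{1+\sigma}$. Since $\psi$ is harmonic, $|\nabla\psi|=\kappa r^{\kappa-1}$ and $0<\psi\le r^\kappa$ for $0<\varphi\le\beta$, we have $\psi^{\sigma-1}|\nabla\psi|\ge\kappa r^{\kappa\sigma-1}=\kappa r^{-1/2}$ and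
\begin{align*}
\Delta\Theta+2k\Theta_s&=\sigma(1+\sigma)\psi^{\sigma-1}|\nabla\psi|^2+2k\big(1+(1+\sigma)\psi^\sigma\big)\psi_s\\
&\ge|\nabla\psi|\Big(\sigma(1+\sigma)\kappa\,r^{-1/2}-2k\big(1+(1+\sigma)r^{1/2}\big)\Big)>0
\end{align*}
for $0<r\le\rho$, $0<\varphi\le\beta$, if $\rho<\rho_1$ is small enough; we fix such a $\rho$. Moreover $\partial_\nu\psi=r^{\kappa-1}\kappa\cos\kappa\beta=0$ on $\varphi=\beta$, so $\partial_\nu\Theta=0$ there.

\emph{The arc $r=\rho$.} As $-\Delta v=\lambda v\ge0$, Hopf's lemma gives $\partial_\varphi v(\rho,0)>0$. Also $v(\rho,\beta)>0$: otherwise $v(\rho,\beta)=0$, and Hopf's lemma would give $\partial_\nu v<0$ at this point, contradicting $\partial_\nu v=-\alpha v=0$. So $\mathcal D(\rho,\varphi)/\varphi$ extends to a continuous positive function on $[0,\beta]$. Since $\Theta(\rho,\varphi)\le C\varphi$, there is $\epsilon>0$ with $\mathcal D\ge\epsilon\Theta$ on the arc.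

\emph{Comparison.} Let $S=\{0<\varphi<\beta,\ 0<r<\rho\}$ and $E=\epsilon\Theta-\mathcal D$. By the expansion of $\mathcal D$, $E$ is continuous on $\overline S$ with $E(O)=0$; it vanishes on the axis and is $\le0$ on the arc. Suppose $\max_{\overline S}E>0$. It is attained at a point with $0<r<\rho$ and $0<\varphi\le\beta$, near which $E$ is smooth (up to the edge if $\varphi=\beta$). If $\varphi<\beta$, then $\nabla E=0$ and $\Delta E\le0$ there. If $\varphi=\beta$, the tangential derivative of $E$ vanishes at the maximum, and the normal one vanishes by the Neumann condition; so $\nabla E=0$, and the second derivatives in the tangential and in the normal direction are both $\le0$, whence $\Delta E\le0$ again. In both cases $\Delta E+2kE_s\le0$ at this point. But by \eqref{eq:D}, which extends to $\varphi=\beta$ by smoothness,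
\[
\Delta E+2kE_s=\epsilon(\Delta\Theta+2k\Theta_s)+(k^2+\lambda)\mathcal D>0 ,
\]
a contradiction. Hence $\mathcal D\ge\epsilon\Theta\ge\epsilon\psi$ in $S$. On the ray $\varphi=\beta/2$ this reads $2c\psi+O(r^{\kappa+\delta})\ge\epsilon\psi$ with $\psi=r^\kappa/\sqrt2$. Dividing by $\psi$ and letting $r\to0$, $c\ge\epsilon/2>0$.
\end{proof}

\section{Proof of Theorem \ref{thm:main}}

By (T), if the eigenfunction of $Q\times(0,1)^{n-2}$ were log-concave, fixing $x_3,\dots,x_n$ would make that of $Q$ log-concave. So it suffices to treat $n=2$, $\Omega=Q$. Fix $\alpha>0$ and \emph{suppose that $u$ is log-concave}.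

\subsection{Geometry}

Let $R(x_1,x_2)=(x_2,x_1)$. Near $O$, $Q$ is the sector $\{x_2>-qx_1,\ x_1>-qx_2\}$, which is symmetric under $R$. Its edges have the directions $(1,-q)$ and $(-q,1)$, so $\cos\theta=-2q/(1+q^2)\in(-1,0)$ and $\theta\in(\pi/2,\pi)$: we are in the corner setting. Let $\Gamma_1$ be the open edge on $x_2=-qx_1$, and measure $\varphi$ from the diagonal, positive towards $\Gamma_1$. Put $\Omega^-=Q\cap\{x_2>x_1\}$ and $\Omega^+=Q\cap\{x_1>x_2\}$.

If $-qx_1<x_2<x_1$, then $x_1>0$, and $x_1>-qx_2$ holds automatically: it is clear for $x_2\ge0$, while for $x_2<0$ we have $-qx_2<q^2x_1<x_1$. The same is true with the coordinates exchanged, and $x_1<x_2<a$ implies $x_1<b$. Therefore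
\[
\Omega^-=\{-qx_2<x_1<x_2<a\},\qquad \Omega^+=\{-qx_1<x_2<x_1<b,\ x_2<a\},
\]
\[
T:=R\Omega^-=\{-qx_1<x_2<x_1<a\}=\Omega^+\cap\{x_1<a\}.
\]
The set $T$ is the open triangle with vertices $O$, $(a,a)$, $(a,-qa)$. Its open sides are $D$ on the diagonal, $\Gamma_T\subset\Gamma_1$, and $I=\{a\}\times(-qa,a)\subset Q$. The endpoints $(a,a)$ and $(a,-qa)$ of $I$ lie on the open edges of $Q$ on $x_2=a$ and $x_2=-qx_1$, because $a<b$. So, by Lemma~\ref{lem:edge}, $u$ is smooth on $\overline T\setminus\{O\}$. Finally $RI=(-qa,a)\times\{a\}\subset\partial Q$, and the part of $\partial Q$ on $\partial\Omega^-$ is $\overline{R\Gamma_T\cup RI}$.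

\subsection{What log-concavity gives}

Let $x_2\in(-qa,a)$. For $a\le x_1<b$ we have $-qx_1\le-qa<x_2<a\le x_1$. So the segment from $(a,x_2)$ to $(b,x_2)$ lies in $\Omega^+\subset Q$ except for its endpoint $(b,x_2)$, which is interior to the edge on $\{x_1=b\}$, with outward normal $e_1$. By Lemma~\ref{lem:edge}, $\log u$ is $C^1$ up to this endpoint, and the Robin condition says $\partial_1\log u=-\alpha$ there. Since $\partial_1\log u$ is nonincreasing along the segment,
\begin{equation}\label{eq:I}
\partial_1\log u(a,x_2)\ge\partial_1\log u(b,x_2)=-\alpha,\qquad\text{i.e.}\quad \partial_1u+\alpha u\ge0\ \text{ on } I .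
\end{equation}

\subsection{Comparison of $u$ with its reflection}

Let $v=u-u\circ R$ in $T$, and let $\chi\in H^1(T)$ with $\chi=0$ on $D$. First,
\[
\int_T\nabla u\cdot\nabla\chi+\alpha\int_{\Gamma_T\cup I}u\chi=\lambda\int_Tu\chi+\int_I(\partial_1u+\alpha u)\chi .
\]
To see this, split $\chi=\eta\chi+(1-\eta)\chi$ with a smooth cutoff $\eta$ equal to $1$ near $O$ and supported near $O$. For $\eta\chi$, extended by zero to $Q$, this is \eqref{eq:weak}. For $(1-\eta)\chi$ it is Green's formula, $u$ being smooth on $\overline T$ near the support. Second, inserting $\chi\circ R$ on $\Omega^-$, extended by zero across $D$, into \eqref{eq:weak},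
\[
\int_T\nabla(u\circ R)\cdot\nabla\chi+\alpha\int_{\Gamma_T\cup I}(u\circ R)\chi=\lambda\int_T(u\circ R)\chi .
\]
Subtracting,
\begin{equation}\label{eq:v}
\int_T\nabla v\cdot\nabla\chi+\alpha\int_{\Gamma_T\cup I}v\chi=\lambda\int_Tv\chi+\int_I(\partial_1u+\alpha u)\chi .
\end{equation}
Take $\chi=v^-=\max(-v,0)$, which vanishes on $D$. By \eqref{eq:I},
\[
\int_T|\nabla v^-|^2+\alpha\int_{\Gamma_T\cup I}(v^-)^2-\lambda\int_T(v^-)^2=-\int_I(\partial_1u+\alpha u)v^-\le0 .
\]
Let $f=v^-\circ R$ on $\Omega^-$ and $f=0$ on the rest of $Q$. Then $f\in H^1(Q)$, and the left side equals $\mathcal E_\alpha(f,f)-\lambda\int_Qf^2$. As $f$ vanishes on $\Omega^+$, (M) gives $f=0$, so $v\ge0$ in $T$. Since $-\Delta v=\lambda v\ge0$, the strong maximum principle gives $v>0$ or $v\equiv0$ in $T$.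

\subsection{The case $v\equiv0$ is impossible}

If $v\equiv0$, then \eqref{eq:v} reduces to $\int_I(\partial_1u+\alpha u)\chi=0$ for all admissible $\chi$, so $\partial_1u+\alpha u=0$ on $I$. For each $x_2\in(-qa,a)$ the nonincreasing function $x_1\mapsto\partial_1\log u(x_1,x_2)$ then equals $-\alpha$ at both ends of $[a,b]$, hence throughout. So $\partial_1u+\alpha u=0$ in $(a,b)\times(-qa,a)$, a nonempty open set since $a<b$, and by analyticity in all of $Q$. Horizontal slices of $Q$ are intervals, so
\[
u=e^{-\alpha x_1}F(x_2),\qquad F>0,\qquad F''=-(\lambda+\alpha^2)F<0\ \text{ on }(-qb,a).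
\]
On $\Gamma_1$ the outward normal is $-(q,1)/\sqrt{1+q^2}$, and the Robin condition reads $(q\alpha-F'/F)/\sqrt{1+q^2}=-\alpha$. So $F'/F$ is constant on $(-qb,0)$, whence $F''=(F'/F)^2F\ge0$ there, a contradiction.

\subsection{Conclusion}

Thus $v>0$ in $T$, and near $O$ the triangle $T$ is the half sector $\{0<\varphi<\beta\}$. By Lemma~\ref{lem:hopf}, $c>0$. By Lemma~\ref{lem:nonconcave}(a), $u$ is not log-concave, contrary to our assumption. This proves Theorem~\ref{thm:main}. \qed

\section{Proof of Theorem \ref{thm:large}}

Use the corner setting with $\Omega^\pm=\Omega\cap\{\pm y>0\}$ and $T=R\Omega^-\subsetneq\Omega^+$. Without log-concavity there is no analogue of \eqref{eq:I}. In the Dirichlet limit none is needed: on $\partial T$ inside $\Omega^+$ the reflected eigenfunction is zero and the original one positive. We compare there and transfer the result to large $\alpha$.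

Let $U>0$ be the $L^2$-normalized first Dirichlet eigenfunction of $\Omega$ and $\lambda_D$ its eigenvalue. Then $U\in C(\overline\Omega)$ with $U=0$ on $\partial\Omega$, since all boundary points of a convex domain are regular. By odd reflection $U$ is smooth up to open flat edges.

\subsection{The Dirichlet comparison}

Let $V=U-U\circ R$ in $T$. On the axis $V=0$; on the rest of $\partial T$ we have $U\circ R=0$ and $V=U\ge0$. So $V^-\in H^1_0(T)$, and testing $-\Delta V=\lambda_DV$ with $V^-$ gives $\int|\nabla V^-|^2=\lambda_D\int(V^-)^2$. Extended by zero to $\Omega$, $V^-$ is zero or a first Dirichlet eigenfunction, that is, a multiple of $U$; it vanishes on $\Omega^-$, so it is zero. Hence $V\ge0$ and $-\Delta V=\lambda_DV\ge0$, and since $T$ is connected, $V>0$ or $V\equiv0$ in $T$.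

The second case does not occur. As $\Omega^+$ is connected and $T$ is a nonempty open proper subset of it, there is $p\in\partial T\cap\Omega^+$. The point $Rp$ lies in $\overline{\Omega^-}$, off the axis and not in $\Omega^-$, so $Rp\in\partial\Omega$. Thus $V(p)=U(p)>0$, and by continuity $V\not\equiv0$ in $T$. So $V>0$ in $T$.

\subsection{Convergence as $\alpha\to\infty$}

Testing \eqref{eq:min} with $U$,
\[
\int_\Omega|\nabla u^\alpha|^2+\alpha\int_{\partial\Omega}(u^\alpha)^2=\lambda^\alpha\le\lambda_D .
\]
Every weak $H^1$ limit of $u^\alpha$ along a sequence $\alpha\to\infty$ is nonnegative, has zero trace, $L^2$-norm $1$ and Dirichlet energy at most $\liminf\lambda^\alpha\le\lambda_D$; so it equals $U$. Hence $u^\alpha\to U$ in $L^2$ and $\lambda^\alpha\to\lambda_D$, and $u^\alpha\to U$ in $C^\infty_{loc}(\Omega)$ by interior estimates.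

\emph{This convergence holds locally in $C^1$ up to open flat edges.} In the notation of Lemma~\ref{lem:edge}, the $L^2$-norm of $g$ on $(-2d,2d)\times(0,2d)$ is at most $1+\alpha^{-1}\sqrt{\lambda_D}$, hence bounded for $\alpha\ge1$. By Lemma~\ref{lem:edge}(i) and interior estimates for $-\Delta g=\lambda^\alpha g$ in $(-2d,2d)^2$, all derivatives of $g$ are bounded on $K$ uniformly in $\alpha\ge1$. So are those of $u^\alpha$ on the segment $\{|x'|\le d,\ t=d\}$, which is a compact subset of $\Omega$. By \eqref{eq:edgebound} all derivatives of $u^\alpha$ are bounded on $K$ uniformly in $\alpha\ge1$. Hence $u^\alpha$ is precompact in $C^1(\overline K)$, and its limit is $U$.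

\subsection{Sign of $v^\alpha$ and conclusion}

Fix $\rho\in(0,\rho_0)$. Within $B_{\rho_0}(O)$, $T$ is the half sector $\{0<\varphi<\beta\}$. Put $v^\alpha(r,\varphi)=u^\alpha(r,\varphi)-u^\alpha(r,-\varphi)$; on the arc $r=\rho$, $0\le\varphi\le\beta$, it converges to $V$ in $C^1$. Hopf's lemma gives $\partial_\varphi V(\rho,0)>0$ and, as $V(\rho,\beta)=0$, also $\partial_\varphi V(\rho,\beta)=\rho\,\partial_\nu V<0$. So there are $\eta>0$ and $\alpha_1$ such that for all $\alpha\ge\alpha_1$, on this arc,
\begin{itemize}
\item $\partial_\varphi v^\alpha>0$ for $\varphi\in[0,\eta]$,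
\item $v^\alpha>0$ for $\varphi\in[\eta,\beta-\eta]$,
\item $\partial_\varphi v^\alpha<0$ for $\varphi\in[\beta-\eta,\beta]$.
\end{itemize}
We have $v^\alpha(\rho,0)=0$, and the Robin condition turns the third item into positivity at the endpoint: $v^\alpha(\rho,\beta)=-\alpha^{-1}\partial_\nu v^\alpha(\rho,\beta)>0$. Hence $v^\alpha>0$ on the arc for $0<\varphi\le\beta$.

Let $S=\{0<\varphi<\beta,\ 0<r<\rho\}$. If $\chi\in H^1(S)$ vanishes on the axis and on the arc, insert $\chi$ and its reflection (each extended by zero) into \eqref{eq:weak} and subtract: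
\[
\int_S\nabla v^\alpha\cdot\nabla\chi+\alpha\int_{\varphi=\beta}v^\alpha\chi=\lambda^\alpha\int_Sv^\alpha\chi .
\]
With $\chi=(v^\alpha)^-$, extended by zero to $\Omega$, this gives $\mathcal E_\alpha(\chi,\chi)=\lambda^\alpha\int\chi^2$. Since $\chi$ vanishes on $\Omega^-$, (M) gives $\chi=0$. So $v^\alpha\ge0$ in $S$; it is superharmonic and not identically zero, hence $v^\alpha>0$ in $S$. By Lemma~\ref{lem:hopf}, $c>0$, and by Lemma~\ref{lem:nonconcave}(b), $u^\alpha$ has a non-convex superlevel set.

\subsection{Examples}

For $Q$ we found $T=\Omega^+\cap\{x_1<a\}$, a proper subset of $\Omega^+$ since $a<b$. Let $OAC$ be a non-isosceles triangle with obtuse angle at $O$ and $|OA|<|OC|$, and let the bisector at $O$ meet $AC$ in $E$. The reflection of $A$ is a point $A'$ strictly between $O$ and $C$, so $R$ maps the triangle $OAE$ onto $OA'E\subsetneq OCE$. For products with $(0,1)^{n-2}$, use (T): a slice with $x_3,\dots,x_n$ fixed of a suitable superlevel set is a non-convex superlevel set of $u^{\Omega,\alpha}$. This proves Theorem~\ref{thm:large}. \qed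

\section{Proof of Theorem \ref{thm:smooth}}

We approximate $Q\times(0,1)^{n-2}$ by smooth uniformly convex domains. If the eigenfunctions of these were log-concave for parameters in $[\delta,\Lambda]$, so would be their limit, against Theorem~\ref{thm:main}. To identify the limit we must control the boundary term in the Robin energy, and for this we transplant all problems to one domain.

\subsection{Smooth approximations}

Translate $Q\times(0,1)^{n-2}$ to a polytope $P\ni0$ and write $P=\{\ell_i<1,\ i=1,\dots,M\}$ with linear $\ell_i$, one for each facet. The gauge function of $P$ is $p=\max_i\ell_i$; it is positive off $0$ since $P$ is bounded. Let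
\[
F_j(x)=\frac1j\log\sum_{i=1}^Me^{j\ell_i(x)}+\frac{|x|^2}j,\qquad P_j=\{F_j<1\}.
\]
$F_j$ is $C^\infty$ with positive definite Hessian, and $p\le F_j\le p+\frac{\log M+|x|^2}j$. So $P_j\subset P$, and $(1-\varepsilon_j)P\subset P_j$ with $\varepsilon_j=(\log M+\sup_P|x|^2)/j\to0$. For large $j$ we have $F_j(0)<1$, so by convexity $x\cdot\nabla F_j(x)\ge1-F_j(0)>0$ on $\partial P_j$. Hence $P_j$ is a $C^\infty$ convex domain with positive principal curvatures, that is, uniformly convex; $P_j\to P$ in Hausdorff distance; and by the implicit function theorem the gauge $p_j$ of $P_j$ is $C^\infty$ off $0$. The inclusions give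
\[
p\le p_j\le p/(1-\varepsilon_j).
\]

\emph{Suppose that for infinitely many $j$ there is $\alpha_j\in[\delta,\Lambda]$ for which the first Robin eigenfunction $u_j$ of $P_j$ is log-concave.} Pass to a subsequence with $\alpha_j\to\alpha\in[\delta,\Lambda]$. Write $\lambda_j=\lambda^{\alpha_j}(P_j)$, and let $u$ be the first eigenfunction for $(P,\alpha)$.

\subsection{Transplantation to $P$}

The $p_j$ are uniformly Lipschitz, since the $P_j$ contain a common ball about $0$. Let $x$ lie in the open cone over the relative interior of a facet; these cones cover almost all of $\mathbb R^n$ and $\mathcal H^{n-1}$-almost all of $\partial P$. There $p$ is linear near $x$, and $\nabla p_j(x)\to\nabla p(x)$: since $p_j$ is convex and $p_j\to p$, a limit point $\xi$ of the bounded sequence $\nabla p_j(x)$ satisfies $p(y)\ge p(x)+\xi\cdot(y-x)$ for all $y$, so $\xi=\nabla p(x)$.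

The maps
\[
\Phi_j(x)=x\,\frac{p(x)}{p_j(x)},\qquad \Phi_j^{-1}(x)=x\,\frac{p_j(x)}{p(x)}\qquad(x\ne0),\qquad \Phi_j(0)=0,
\]
satisfy $p_j(\Phi_j(x))=p(x)$. So they are $1$-homogeneous bijections $P\to P_j$ and $\partial P\to\partial P_j$, and $\Phi_j\to\mathrm{id}$ uniformly on $\overline P$. On each open cone over a facet,
\[
D\Phi_j=\frac p{p_j}\,\mathrm{Id}+x\otimes\Big(\frac{\nabla p}{p_j}-\frac{p\,\nabla p_j}{p_j^2}\Big)\to\mathrm{Id},\qquad J_j:=\det D\Phi_j=\Big(\frac p{p_j}\Big)^n\to1 ;
\]
the determinant follows from Euler's identities $x\cdot\nabla p=p$, $x\cdot\nabla p_j=p_j$, by which $x$ is orthogonal to the vector in parentheses. On each of the finitely many closed convex cones $\{\ell_i=p\}$ the function $p$ is linear, so $\Phi_j$ and $\Phi_j^{-1}$ are smooth there off $0$, with uniformly bounded derivatives. A segment meets each of these cones in an interval; so the $\Phi_j$ are uniformly bi-Lipschitz. The tangential Jacobians $J_j^\partial$ of $\Phi_j|_{\partial P}$ converge to $1$ boundedly and $\mathcal H^{n-1}$-almost everywhere.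

Put $A_j=J_j(D\Phi_j)^{-1}(D\Phi_j)^{-T}$. Then $A_j\to\mathrm{Id}$ almost everywhere, and the $A_j$ are uniformly bounded and uniformly elliptic. By change of variables,
\[
\lambda_j=\min_{0\ne f\in H^1(P)}\frac{E_j(f)}{\int_Pf^2J_j},\qquad E_j(f)=\int_PA_j\nabla f\cdot\nabla f+\alpha_j\int_{\partial P}f^2J_j^\partial ,
\]
attained at $\hat u_j=u_j\circ\Phi_j$, with $\int_P\hat u_j^2J_j=1$.

\subsection{Passage to the limit}

Testing with $u$, dominated convergence gives $\limsup\lambda_j\le\lambda^\alpha(P)$. So $\hat u_j$ is bounded in $H^1(P)$, and for a subsequence $\hat u_j\rightharpoonup w$ in $H^1(P)$, strongly in $L^2(P)$ and, for the traces, in $L^2(\partial P)$. Thus $\|w\|_{L^2}=1$, $w\ge0$ and $\alpha_j\int_{\partial P}\hat u_j^2J_j^\partial\to\alpha\int_{\partial P}w^2$. For $\Psi\in L^2(P;\mathbb R^n)$ we have $A_j^{1/2}\Psi\to\Psi$ in $L^2$, so $A_j^{1/2}\nabla\hat u_j\rightharpoonup\nabla w$ weakly in $L^2$. Therefore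
\[
\int_P|\nabla w|^2+\alpha\int_{\partial P}w^2\le\liminf\lambda_j\le\lambda^\alpha(P),
\]
so $w=u$.

A compact subset of $P$ lies in $P_j$ for large $j$. The functions $u_j$ solve $-\Delta u_j=\lambda_ju_j$ there, with $\lambda_j$ and $\|u_j\|_{L^2}$ bounded. By interior estimates a subsequence converges locally uniformly in $P$ to a continuous $\bar u$. Since $\Phi_j\to\mathrm{id}$ uniformly, $\hat u_j\to\bar u$ pointwise in $P$, so $\bar u=w=u$. Passing to the limit in $u_j(\frac{x+y}2)^2\ge u_j(x)u_j(y)$ shows that $\log u$ is midpoint concave; being continuous, it is concave. So $u$ is log-concave, which contradicts Theorem~\ref{thm:main} for $P$ and the parameter $\alpha>0$.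

Hence, for all large $j$, the first Robin eigenfunction of $P_j$ is not log-concave for any $\alpha\in[\delta,\Lambda]$. In particular every threshold $\alpha_0$ for $P_j$ exceeds $\Lambda$. As $\Lambda$ is arbitrary, while the diameters and inradii of the $P_j$ converge to those of $P$, no locally bounded function of $n$, the diameter and the inradius can bound the threshold. This proves Theorem~\ref{thm:smooth}. \qed

\begin{thebibliography}{9}
\bibitem{YZ} Dong Ye and Dekai Zhang, \emph{Concavity Properties of Robin Solutions on $C^{3,1}$ Uniformly Convex Domains}, arXiv:2609.06223 (2026).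
\end{thebibliography}

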